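\title{Torsion-free abelian groups at every finite level\\ of $\Delta^0_n$-categoricity}

\begin{abstract}
We show that for every $n\ge 1$ there is a computable torsion-free abelian group that is $\Delta^0_{n+1}$-categorical but not $\Delta^0_n$-categorical. This answers a question of Goncharov, whose open cases were the even $n\ge 6$. The group has two computable copies such that every isomorphism between them computes $0^{(n)}$, while any two copies computable in an oracle $Z$ are isomorphic by a map computable in $Z^{(n)}$. The method is to place a sequence of $\Sigma^0_{2k+1}$ rank-one groups inside a computable group, as subgroups that every isomorphism respects, by means of a tree of filtered free groups that is homogeneous enough to be matched with $2k+1$ jumps.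
\end{abstract}

\section{Introduction}\label{sec:intro}

A \emph{computable group} is a group whose domain is a computable set of natural numbers and whose operation is a computable function. A \emph{computable copy} of a group is a computable group isomorphic to it. Two computable copies of the same group need not be isomorphic by a computable map, and one can ask how much noncomputable information an isomorphism requires. A computable group $G$ is \emph{$\Delta^0_n$-categorical} if there is a $\Delta^0_n$ isomorphism between any two computable copies of $G$. A function is $\Delta^0_n$ exactly when it is computable in $0^{(n-1)}$, the $(n-1)$st iterate of the Turing jump, so the definition counts the jumps that suffice to match any two presentations of $G$. For $n=1$ one says \emph{computably categorical}.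

Consider torsion-free abelian groups. If $G$ has finite rank, it is computably categorical. Indeed, let $f\colon H_0\to H_1$ be any isomorphism between computable copies and let $a_1,\dots,a_r$ be a maximal independent tuple in $H_0$. For $g\in H_0$ a search finds integers $m\ge1$ and $c_l$ with $mg=\sum c_la_l$, and $f(g)$ is the unique $h\in H_1$ with $mh=\sum c_lf(a_l)$; so $f$ is computable. It is known that the converse holds: a computable torsion-free abelian group is computably categorical if and only if it has finite rank. The simplest groups of infinite rank need just one jump. In a computable copy of $\bigoplus_\omega\mathbb Q$, independence of a tuple means that no nontrivial relation ever shows up, so $0'$ can build bases of two copies and match them; this group is $\Delta^0_2$-categorical. The same is true of $\bigoplus_\omega\mathbb Z$, as we recall in Section~\ref{sec:small}. Does the hierarchy continue through all finite levels? We take the following question from the paper of Crittenden and Harrison-Trainor \cite{CHT}.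

\medskip
\noindent\textbf{Question} (Goncharov). \emph{For each $n\ge1$, is there a computable torsion-free abelian group that is $\Delta^0_{n+1}$-categorical but not $\Delta^0_n$-categorical?}
\medskip

An affirmative answer is known for $n=1,2,3,4$ and for every odd $n$, which leaves the even $n\ge6$. We give an affirmative answer for all $n$. The proof treats every $n$ and does not use the known cases. We write $H\le_TZ$ if the domain and the operation of the group $H$ are computable in the oracle $Z$.

\begin{theorem}\label{thm:main}
For every $n\ge1$ there are computable torsion-free abelian groups $G^0\cong G^1$ such that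
\begin{itemize}
\item[(a)] every isomorphism $G^0\to G^1$ computes $0^{(n)}$;
\item[(b)] for every oracle $Z$ and all copies $H_0,H_1\cong G^0$ with $H_0,H_1\le_TZ$, some isomorphism $H_0\to H_1$ is computable in $Z^{(n)}$.
\end{itemize}
\end{theorem}

Property (b) says that $G^0$ is \emph{relatively $\Delta^0_{n+1}$-categorical}: any two copies, computable or not, are isomorphic by a map computable in the $n$th jump of their join. A computable group has \emph{strong degree of categoricity} $0^{(n)}$ if $0^{(n)}$ computes an isomorphism between any two computable copies, and there are two computable copies such that every isomorphism between them computes $0^{(n)}$.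

\begin{corollary}\label{cor:main}
For every $n\ge1$ there is a computable torsion-free abelian group that is $\Delta^0_{n+1}$-categorical but not $\Delta^0_n$-categorical. It can be chosen relatively $\Delta^0_{n+1}$-categorical and with strong degree of categoricity $0^{(n)}$.
\end{corollary}

\begin{proof}
Take $G^0$ from Theorem~\ref{thm:main}. By (b) with $Z=\emptyset$, the set $0^{(n)}$ computes an isomorphism between any two computable copies, so $G^0$ is $\Delta^0_{n+1}$-categorical. A $\Delta^0_n$ isomorphism $G^0\to G^1$ would be computable in $0^{(n-1)}$, and by (a) this would give $0^{(n)}\le_T0^{(n-1)}$, which is impossible. The last sentence restates (a) and (b).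
\end{proof}

The two halves of the theorem pull in opposite directions. For (a), the group should contain subgroups that every isomorphism respects and that are hard to compute. The basic invariant subgroups of a torsion-free group $H$ are the groups $p^\infty H=\bigcap_tp^tH$ for primes $p$. Membership in $p^\infty H$ reads ``for all $t$ there is $y$ with $p^ty=g$'', which has two quantifiers, and these subgroups are enough for $n=2$. More quantifiers are available in principle: the image of a subgroup under an invariantly defined homomorphism adds an existential quantifier, and a countable intersection of subgroups adds a universal one. This is the reason to expect a positive answer. But every such step adds scaffolding of infinite rank to the group, and for (b) the scaffolding of two arbitrary copies has to be matched using no more than $n$ jumps.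

Our scaffolding consists of \emph{covers}: filtered free groups, determined up to isomorphism by the subgroup they encode, each of which adds one intersection and one image, hence two quantifiers. With $k$ layers of covers we obtain a computable group with invariant rank-one subgroups $N_e$ of complexity $\Sigma^0_{2k+1}$, and the scaffolding can be matched with $2k+1$ jumps (Proposition~\ref{prop:coding}). In a $Z$-computable copy the groups $N_e$ can be enumerated from $Z^{(2k)}$. What remains is to choose them. If they are cyclic, matching them costs one further jump, which gives $n=2k+1$. If they are rank-one groups that may or may not be finitely generated, matching them costs two further jumps, which gives $n=2k+2$.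

Section~\ref{sec:prelim} collects the standard facts. Section~\ref{sec:small} treats $n=1,2$, where the two choices of rank-one groups appear. Section~\ref{sec:reduction} states Proposition~\ref{prop:coding} and deduces the theorem for $n\ge3$. Section~\ref{sec:idea} explains the construction for $k=1$, and Sections~\ref{sec:covers}--\ref{sec:copies} carry it out.

\section{Preliminaries}\label{sec:prelim}

\subsection{Computability}

A relation on $\omega$ is $\Sigma^0_n(Z)$ if it is defined from a $Z$-computable relation by $n$ alternating blocks of quantifiers starting with $\exists$, and $\Pi^0_n(Z)$ if they start with $\forall$; we omit $Z$ when $Z=\emptyset$. The $\Sigma^0_1(Z)$ sets are the sets computably enumerable (c.e.)\ in $Z$. By Post's theorem, a set is $\Sigma^0_{n+1}(Z)$ if and only if it is c.e.\ in $Z^{(n)}$; the set $Z^{(n)}$ is $\Sigma^0_n(Z)$ for $n\ge1$; and $Z^{(n)}$ decides all $\Sigma^0_n(Z)$ and $\Pi^0_n(Z)$ relations. The classes $\Sigma^0_n(Z)$ are closed under finite conjunctions and bounded quantifiers. All of this is uniform in indices. If $X$ is a subset of a $Y$-computable group,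 we say that a map or a predicate is \emph{$Y$-computable on $X$} if some $Y$-computable procedure halts with the correct value on every input from $X$.

Let $\varphi^Y_e$ be the $e$th partial $Y$-computable function, let $\kappa_e^Y=|\operatorname{dom}\varphi_e^Y|\in\omega\cup\{\infty\}$, and let $I^Y=\{e:\kappa^Y_e=\infty\}$. Then
\begin{equation}\label{eq:inf}
I^Y\equiv_TY''.
\end{equation}
Indeed, $e\in I^Y$ if and only if for every $t$ there is $x\ge t$ in the domain of $\varphi^Y_e$, so $I^Y$ is $\Pi^0_2(Y)$ and $I^Y\le_TY''$. Conversely, let $S=\{a:\forall x\,\exists y\,R(a,x,y)\}$ with $R$ computable in $Y$. From $a$ we compute an index of the function that halts on $x$ once $\forall x'\le x\,\exists y\,R(a,x',y)$ is verified. Its domain is infinite if and only if $a\in S$. So every $\Pi^0_2(Y)$ set, in particular the complement of $Y''$, is computable from $I^Y$.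

We build groups as c.e.\ subgroups of computable $\mathbb Q$-vector spaces. An infinite c.e.\ subgroup $G$ of a computable group $V$ has a computable copy: enumerate $G$ without repetition as $g_0,g_1,\dots$ and let the sum of $i$ and $j$ be the index of $g_i+g_j$, found by search. The embedding $i\mapsto g_i$ into $V$ is computable, and its inverse is computable on $G$ by search. We identify $G$ with this copy.

\subsection{Torsion-free groups}

All groups are abelian. For a subset $X$ of a $\mathbb Q$-vector space, $\langle X\rangle$ is the subgroup and $\mathbb QX$ the subspace generated by $X$. A torsion-free group $H$ is a subgroup of the vector space $\mathbb QH=\mathbb Q\otimes H$, whose dimension is the \emph{rank} of $H$, and homomorphisms of torsion-free groups extend uniquely to linear maps. In particular, an isomorphism between nonzero subgroups of a line $\mathbb Qx$ is multiplication by a rational number. We write ``$m\mid g$ in $H$'' if $g=my$ for some $y\in H$. A subgroup $P\le H$ is \emph{pure} if $mg\in P$ with $g\in H$, $m\ge1$ implies $g\in P$; equivalently, $H/P$ is torsion-free. We use four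 facts.

\begin{itemize}
\item[(F1)] \emph{Free groups.} The span of part of a basis of a free group is pure. If $P'$ is a pure subgroup of a finitely generated free group $P$, then $P/P'$ is finitely generated and torsion-free, hence free, so every basis of $P'$ extends to a basis of $P$.
\item[(F2)] \emph{Infinite divisibility.} For a prime $p$, the subgroup $p^\infty H=\bigcap_tp^tH$ is pure in $H$. To see this let $mg\in p^\infty H$ with $m=p^am'$ and $p\nmid m'$. For each $t$ there is $y\in H$ with $mg=p^{t+a}y$, so $m'g=p^ty$. Choosing integers $c,d$ with $cm'+dp^t=1$ gives $g=p^t(cy+dg)$. Isomorphisms $H_0\to H_1$ map $p^\infty H_0$ onto $p^\infty H_1$, and if $H\le_TZ$ then $p^\infty H$ is $\Pi^0_2(Z)$ uniformly in $p$.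
\item[(F3)] \emph{Localization.} Let $A$ be a subgroup of a $\mathbb Q$-vector space. Put $A[1/p]=\{v:p^tv\in A\text{ for some }t\}$. For a prime $q$ let $\mathbb Z_{(q)}$ be the ring of rationals with denominator prime to $q$, and let $A_{(q)}=\mathbb Z_{(q)}A$, the set of $v$ with $mv\in A$ for some $m$ prime to $q$. Then $A=\bigcap_qA_{(q)}$: if $v$ lies in every $A_{(q)}$, the ideal $\{m\in\mathbb Z:mv\in A\}$ is contained in no $q\mathbb Z$, so it contains $1$. Localization commutes with sums of subgroups. In a free $\mathbb Z_{(q)}$-module only $0$ is divisible by all powers of $q$.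
\item[(F4)] \emph{Rank one.} Let $R_0,R_1$ be torsion-free of rank one and $0\ne g_j\in R_j$. There is an isomorphism $R_0\to R_1$ with $g_0\mapsto g_1$ if and only if
\begin{equation}\label{eq:match}
\text{for all }m\ge1,\ l\in\mathbb Z:\qquad m\mid lg_0\text{ in }R_0\iff m\mid lg_1\text{ in }R_1.
\end{equation}
Indeed, every element of $\mathbb QR_j$ has the form $(l/m)g_j$, and it lies in $R_j$ exactly when $m\mid lg_j$ in $R_j$; so \eqref{eq:match} says that the linear map $g_0\mapsto g_1$ carries $R_0$ onto $R_1$. If the two divisibility relations are $\Sigma^0_1(Y)$, then \eqref{eq:match} is $\Pi^0_2(Y)$.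
\end{itemize}

\section{One and two jumps}\label{sec:small}

The cases $n=1$ and $n=2$ are the models for odd and even $n$. In both, $G^0$ and $G^1$ are direct sums of rank-one groups, and the $e$th summands differ by a rational factor that encodes one bit.

\subsection{The case $n=1$}

Let $G^0=\bigoplus_e\mathbb Zz_e$ with its standard presentation, in which divisibility is decidable. Let $p_0,p_1,\dots$ be a computable list of distinct primes and let $G^1\le\bigoplus_e\mathbb Qz_e$ be generated by all $z_e$ and by the $z_e/p_e$ with $e\in0'$. This is a c.e.\ subgroup. It is the direct sum of the cyclic groups $\mathbb Zz_e/p_e$ for $e\in0'$ and $\mathbb Zz_e$ for $e\notin0'$, so both groups are free of rank $\omega$.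

(a) The inverse of an isomorphism is computable from it by search, so we may consider an isomorphism $f\colon G^1\to G^0$. Then $e\in0'$ if and only if $p_e\mid z_e$ in $G^1$, if and only if $p_e\mid f(z_e)$ in $G^0$, and the last condition is decidable from $f$.

(b) Let $H\le_TZ$ be free of rank $\omega$. We have to build a basis of $H$ step by step, and independence is not enough for this: the tuple $(2z_0)$ is independent but extends to no basis. Call a tuple $(a_1,\dots,a_r)$ in a torsion-free group $H$ \emph{good} if
\[
\sum_lc_la_l=my\quad(c_l\in\mathbb Z,\ m\ge1,\ y\in H)\qquad\text{implies}\qquad m\mid c_l\text{ for all }l.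
\]
This says that the $a_l$ form a basis of a pure subgroup: taking $y=0$ and $m$ arbitrary gives independence, and the condition puts $y=\sum(c_l/m)a_l$ into the span. The converse follows by comparing coefficients. Goodness is a $\Pi^0_1(Z)$ property. A good tuple extends to a good tuple whose span contains a given $w\in H$: let $P$ be the span of finitely many elements of a basis of $H$, chosen so that $w,a_1,\dots,a_r\in P$. By (F1) the tuple extends to a basis of $P$, and this basis is good because $P$ is pure in $H$. Hence $Z'$, starting from the empty tuple and absorbing the elements of $H$ one at a time, enumerates a basis of $H$. Doing this in $H_0$ and $H_1$ and matching the two infinite bases in order gives an isomorphism computable in $Z'$.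

\subsection{Rank-one groups that encode two jumps}

To encode \eqref{eq:inf} we let two rank-one groups race. Both make $x_e$ divisible by new primes as the domain of $\varphi_e^Y$ grows, and the second is always one prime ahead. If the race stops, the groups differ by that prime; if it does not stop, they are equal.

Fix distinct primes $\pi_{e,j}$ $(e,j\in\omega)$, computably indexed, such that the set of these primes is computable and omits infinitely many primes. For an oracle $Y$ write $\kappa_e=\kappa_e^Y$ and define subgroups of the line $\mathbb Qx_e$ by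
\begin{equation}\label{eq:race}
N_e^0=\langle x_e,\ x_e/\pi_{e,j}:j<\kappa_e\rangle,\qquad N_e^1=\langle x_e,\ x_e/\pi_{e,j}:j\le\kappa_e\rangle,
\end{equation}
where $j$ ranges over $\omega$. Put $r_e=1/\pi_{e,\kappa_e}$ if $\kappa_e<\infty$ and $r_e=1$ if $\kappa_e=\infty$.

\begin{lemma}\label{lem:race}
The groups $N_e^0,N_e^1$ are c.e.\ in $Y$ uniformly in $e$, and $N_e^1=r_eN_e^0$. If $\lambda N_e^0=N_e^1$, then $\lambda=\pm r_e$. If $a$ is a prime different from all $\pi_{e,j}$ and $\lambda N_e^0[1/a]=N_e^1[1/a]$, then $\lambda=\pm a^tr_e$ for some $t\in\mathbb Z$.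
\end{lemma}

\begin{proof}
The conditions $j<\kappa_e$ and $j\le\kappa_e$ are $\Sigma^0_1(Y)$, which gives the first claim. If $\kappa_e=\infty$ the two groups are equal. If $\kappa_e<\infty$, then $N_e^0$ is generated by $x_e/\prod_{j<\kappa_e}\pi_{e,j}$ and $N_e^1$ by $x_e/\prod_{j\le\kappa_e}\pi_{e,j}$. So $N_e^1=r_eN_e^0$ in both cases.

Let $P$ be $N_e^0$ or $N_e^0[1/a]$ and suppose $\lambda P=r_eP$. Then $\mu=\lambda/r_e$ satisfies $\mu P=P$, so $\mu^tx_e\in P$ for all $t\in\mathbb Z$. Let $v_p$ be the $p$-adic valuation, where $p$ is any prime in the first case and any prime other than $a$ in the second. Every $\rho x_e\in P$ has $v_p(\rho)\ge-1$. Hence $tv_p(\mu)\ge-1$ for all $t\in\mathbb Z$, and $v_p(\mu)=0$. So $\mu=\pm1$ in the first case and $\mu=\pm a^t$ in the second.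
\end{proof}

\subsection{The case $n=2$}

Take $Y=\emptyset$. An isomorphism $\bigoplus_eN_e^0\to\bigoplus_eN_e^1$ need not respect the summands: any two summands with finite $\kappa_e$ are cyclic and can be interchanged. We therefore \emph{tag} each summand by making it divisible by a prime of its own. Let $a_0,a_1,\dots$ be a computable list of distinct primes different from all $\pi_{e,j}$, and let
\[
G^j=\bigoplus_eN_e^j[1/a_e]\le\bigoplus_e\mathbb Qx_e\qquad(j=0,1).
\]
These are c.e.\ subgroups, and $x_e\mapsto r_ex_e$ defines an isomorphism $G^0\to G^1$. For $e'\ne e$ all denominators in the $e'$th summand are prime to $a_e$, so $G^j_{(a_e)}=\mathbb Qx_e\oplus\bigoplus_{e'\ne e}\mathbb Z_{(a_e)}x_{e'}$. By (F3), $a_e^\infty G^j\subseteq G^j\cap\mathbb Qx_e=N_e^j[1/a_e]$, and the latter group is $a_e$-divisible. Thus $a_e^\infty G^j=N_e^j[1/a_e]$.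

(a) By (F2), an isomorphism $G^0\to G^1$ maps $N_e^0[1/a_e]$ onto $N_e^1[1/a_e]$, so by Lemma~\ref{lem:race} it sends $x_e$ to $\lambda_ex_e$ with $\lambda_e=\pm a_e^tr_e$. The rational $\lambda_e$ is computable from the isomorphism, and $\kappa_e=\infty$ if and only if $|\lambda_e|$ is an integer power of $a_e$. So the isomorphism computes $I^\emptyset\equiv_T0''$.

(b) Let $H_0,H_1\le_TZ$ be copies of $G^0$ and put $R_{e,j}=a_e^\infty H_j$. These groups are $Z''$-decidable, pure and of rank one, and $H_j=\bigoplus_eR_{e,j}$. By purity, for $g\in R_{e,j}$ the relation ``$m\mid lg$ in $R_{e,j}$'' is the same as ``$m\mid lg$ in $H_j$'', which is $\Sigma^0_1(Z)$. So $Z''$ decides \eqref{eq:match}. Using $Z''$, pick $0\ne g_0\in R_{e,0}$ and search for $0\ne g_1\in R_{e,1}$ satisfying \eqref{eq:match}; the image of $g_0$ under any isomorphism $H_0\to H_1$ is such an element. By (F4) we obtain isomorphisms $R_{e,0}\to R_{e,1}$, $(l/m)g_0\mapsto(l/m)g_1$, and their direct sum is an isomorphism $H_0\to H_1$. It is computable in $Z''$: search for a decomposition of the given element into elements of the groups $R_{e,0}$,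 write each as $(l/m)g_0$ by search, and find $(l/m)g_1$ in $H_1$ by search.

\section{Reduction to a coding proposition}\label{sec:reduction}

For $n\ge3$ we want to run the same two arguments $2k$ jumps higher. The rank-one groups are then c.e.\ only in $0^{(2k)}$ and cannot be direct summands of a c.e.\ group. The following proposition provides a substitute for the direct sum. Keep the primes $\pi_{e,j}$ and put
\[
Q_e=\mathbb Z[1/\pi_{e,j}:j\in\omega],\qquad F_e=Q_ex_e\le\mathbb Qx_e .
\]
The groups $F_e$ are computable uniformly in $e$. A sequence of subgroups $N_e\le F_e$ is \emph{uniformly $\Sigma^0_m$} if $\{(e,\rho)\in\omega\times\mathbb Q:\rho x_e\in N_e\}$ is $\Sigma^0_m$.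

\begin{proposition}\label{prop:coding}
Let $k\ge1$. There are a class $\mathcal K$ of countable torsion-free abelian groups, closed under isomorphism, and for each $H\in\mathcal K$ and $e\in\omega$ a subgroup $N_e(H)\le H$ of rank one, with the following properties.
\begin{itemize}
\item[(K1)] Every isomorphism $H_0\to H_1$ between groups in $\mathcal K$ maps $N_e(H_0)$ onto $N_e(H_1)$ for all $e$.
\item[(K2)] If $H\in\mathcal K$ and $H\le_TZ$, then $N_e(H)$ is c.e.\ in $Z^{(2k)}$ uniformly in $e$.
\item[(K3)] Let $H_0,H_1\in\mathcal K$, and for each $e$ let $\theta_e\colon N_e(H_0)\to N_e(H_1)$ be an isomorphism, with $\theta_e(g_{e,0})=g_{e,1}\ne0$. Then some isomorphism $\Theta\colon H_0\to H_1$ extends all $\theta_e$. If $H_0,H_1\le_TZ$, $Y\ge_TZ^{(2k+1)}$ and $e\mapsto(g_{e,0},g_{e,1})$ is $Y$-computable, then $\Theta$ can be chosen $Y$-computable.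
\item[(K4)] If $(N_e)_e$ is a uniformly $\Sigma^0_{2k+1}$ sequence of groups with $x_e\in N_e\le F_e$, then there is $G\in\mathcal K$ with $N_e(G)=N_e$ for all $e$ which is a c.e.\ subgroup of a computable $\mathbb Q$-vector space $V\supseteq\bigoplus_e\mathbb Qx_e$ in which $e\mapsto x_e$ is computable.
\end{itemize}
\end{proposition}

\begin{proof}[Proof of Theorem~\ref{thm:main} for $n\ge3$]
Write $n=2k+1$ or $n=2k+2$ with $k\ge1$. In each case we shall choose uniformly $\Sigma^0_{2k+1}$ sequences $(N_e^0)_e$ and $(N_e^1)_e$ with $x_e\in N_e^j\le F_e$ and $N_e^1=r_eN_e^0$ for rationals $r_e$. Let $G^0,G^1\in\mathcal K$ be given by (K4). They are computable, and $G^0\cong G^1$ by (K3) with $\theta_e$ the multiplication by $r_e$.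

Let $\Theta\colon G^0\to G^1$ be any isomorphism. By (K1), $\Theta(x_e)=\lambda_ex_e$ with $\lambda_eN_e^0=N_e^1$. The map $e\mapsto\lambda_e$ is computable from $\Theta$: find $x_e$ in $G^0$, apply $\Theta$, and read off the rational multiple of $x_e$ in the ambient space of $G^1$. So for (a) it suffices to compute $0^{(n)}$ from $(\lambda_e)_e$.

Let $H_0,H_1\le_TZ$ be copies of $G^0$. They lie in $\mathcal K$, and $N_e(H_0)\cong N_e^0\cong N_e(H_1)$ by (K1). Since $n\ge2k+1$, property (K3) applies with $Y=Z^{(n)}$. So for (b) it suffices to find, computably in $Z^{(n)}$ and uniformly in $e$, nonzero $g_j\in N_e(H_j)$ such that $g_0\mapsto g_1$ extends to an isomorphism $N_e(H_0)\to N_e(H_1)$.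

\emph{Case $n=2k+1$.} Let $K=0^{(2k+1)}$, a $\Sigma^0_{2k+1}$ set. Put $r_e=1/\pi_{e,0}$ if $e\in K$ and $r_e=1$ otherwise, and let $N_e^0=\mathbb Zx_e$, $N_e^1=\mathbb Zr_ex_e$. The sequence $(N_e^1)_e$ is uniformly $\Sigma^0_{2k+1}$, because $\rho x_e\in N_e^1$ if and only if $\rho\in\mathbb Z$, or $e\in K$ and $\pi_{e,0}\rho\in\mathbb Z$. For (a): $\lambda_ex_e$ generates $N_e^1$, so $\lambda_e=\pm r_e$, and $e\in K$ if and only if $\lambda_e\ne\pm1$. For (b): the group $N_e(H_j)$ is infinite cyclic and c.e.\ in $Z^{(2k)}$ by (K2). A nonzero element $g$ generates it if and only if there are no $m\ge2$ and $y\in N_e(H_j)$ with $my=g$. This is a $\Pi^0_1(Z^{(2k)})$ condition, so $Z^{(2k+1)}$ finds generators $g_0,g_1$.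

\emph{Case $n=2k+2$.} Let $N_e^0,N_e^1,r_e$ be as in \eqref{eq:race} for the oracle $Y_0=0^{(2k)}$. These groups lie between $\mathbb Zx_e$ and $F_e$. They are uniformly c.e.\ in $0^{(2k)}$ by Lemma~\ref{lem:race}, hence uniformly $\Sigma^0_{2k+1}$ by Post's theorem. For (a): Lemma~\ref{lem:race} gives $\lambda_e=\pm r_e$, so $e\in I^{Y_0}$ if and only if $\lambda_e=\pm1$, and $I^{Y_0}\equiv_TY_0''=0^{(2k+2)}$ by \eqref{eq:inf}. For (b): by (K2) the relation ``$m\mid lg$ in $N_e(H_j)$'' is $\Sigma^0_1(Z^{(2k)})$, so condition \eqref{eq:match} for $R_j=N_e(H_j)$ is $\Pi^0_2(Z^{(2k)})$ and is decided by $Z^{(2k+2)}$. Enumerate some $0\ne g_0\in N_e(H_0)$ and search for $0\ne g_1\in N_e(H_1)$ satisfying \eqref{eq:match}. The search ends because the two groups are isomorphic, and (F4) gives the required isomorphism.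
\end{proof}

The rest of the paper proves Proposition~\ref{prop:coding}.

\section{How to hide a $\Sigma^0_3$ subgroup}\label{sec:idea}

We describe the case $k=1$ for a single index $e$. This section motivates the definitions that follow; the proofs do not depend on it. Let $A$ be the computable group $F_e$, let $B=N_e$ be a $\Sigma^0_3$ subgroup, and write
\[
f\in B\iff\exists j\,\forall i\ R(f,j,i),\qquad R\in\Sigma^0_1 .
\]
We want a c.e.\ group $G\ge A$ in which $B$ is invariantly defined. While enumerating $G$ we can react to a $\Sigma^0_1$ event by adding generators such as $g/s^t$. Making the elements of $B$ themselves divisible by all powers of a prime $s$ does not work in general, because $A\cap s^\infty G$ is $\Pi^0_2$. The witness $j$ has to be represented in the group.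

So let $W$ be free on symbols $u_{f,j}$, with the homomorphism $\varepsilon\colon W\to A$, $u_{f,j}\mapsto f$. Let the \emph{height} of $u_{f,j}$ be the least $i$ such that $R(f,j,i)$ fails, and $\infty$ if there is none. Fix primes $s_0,s_1,\dots$. When $R(f,j,0),\dots,R(f,j,i)$ have all been verified, add the generators $u_{f,j}/s_i^t$ for all $t$. The result is a direct sum of rank-one groups, one for each symbol, and an element of $W$ is divisible by all powers of $s_i$ exactly when all symbols in its support have height $>i$. Let $W^{>i}$ be the span of these symbols and $W^\infty=\bigcap_iW^{>i}$ the span of the symbols of infinite height. Then $\varepsilon(W^\infty)=B$: each $f\in B$ has a symbol of infinite height above it, and conversely $\varepsilon$ maps the generators of $W^\infty$ into $B$, which is a subgroup. Thus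
\[
f\in B\iff\exists w\in W\ \big[\varepsilon(w)=f\ \text{ and }\ \forall i\,\forall t\,\exists y\ \ s_i^ty=w\big].
\]
The two universal quantifiers merge, and $B$ is defined by a formula of the form $\exists\forall\exists$, as it should be. Three defects remain.

\emph{Failed witnesses leave a trace.} Let $B=0$. The relations ``$f=0$'' and ``$f=0$ or $i=0$'' can both serve as $R$. For the first, $\varepsilon(W^{>0})=0$; for the second, $\varepsilon(W^{>0})=A$. So the structure depends on $R$ and not only on $B$, which is incompatible with (K3). The remedy is to repeat each witness infinitely often and to add, for each $f\in A$ and each finite $h$, infinitely many dummy symbols of height $h$ above $f$. Then the number of symbols of height $h$ above $f$ is $\aleph_0$, except when $h=\infty$ and $f\notin B$, where it is $0$. For instance, let $n=3$, $e\in0'''$, $\pi=\pi_{e,0}$, so that $N_e^0=\mathbb Zx_e$ and $N_e^1=\mathbb Zx_e/\pi$. Above $x_e/\pi$ there are symbols of all finite heights on both sides, and symbols of infinite height only on the second. Multiplication by $1/\pi$ is an automorphism of $F_e$ carrying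 $N_e^0$ onto $N_e^1$, and it is lifted by any bijection of the bases that sends the symbols of height $h$ above $f$ to the symbols of height $h$ above $f/\pi$.

\emph{The basis is not invariant.} If $u,v$ are symbols of heights $0$ and $3$ with $\varepsilon(v)=0$, then $u\mapsto u+v$, with all other symbols fixed, is an automorphism of $W$ that preserves $\varepsilon$ and all $W^{>i}$. In an arbitrary copy we see only $W$, $\varepsilon$ and the filtration, and we need a substitute for the basis. As for $n=1$, the substitute is a purity condition, now relative to the filtration. It costs one jump over the filtration, and this is the source of $Z^{(2k+1)}$ in (K3).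

\emph{The group $W$ and the map $\varepsilon$ have to be recognizable.} As for $n=2$, we use tags. One would tag $A$, $W$ and the graph $\Gamma=\{w+\varepsilon(w):w\in W\}\le A\oplus W$ by primes $\delta,\beta,\gamma$ and accept a pair $(w,f)$ if $w\in\beta^\infty G$, $f\in\delta^\infty G$ and $w+f\in\gamma^\infty G$. This test accepts too much. If $u\ne v$ are symbols with $\varepsilon(u)=\varepsilon(v)$, then $u-v\in\Gamma$, so $(u-v)/\beta\in\gamma^\infty G$ by (F2), and the pair $((u-v)/\beta,0)$ is accepted although $(u-v)/\beta\notin W$. We need the free group $W$ itself. So we add a second copy $W'$ of $W$ with a different tag $\beta'$ and replace the graph by $\{w+w'+\varepsilon(w)\}$. An accepted $w$ now appears in both copies, and at each prime one of the two copies forbids denominators.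

For $k\ge2$ the relation $R$ is $\Sigma^0_{2k-1}$ and cannot be enumerated. But then each $W^{>i}$ is a $\Sigma^0_{2k-1}$ subgroup of the computable group $W$, which is the original problem with two quantifiers fewer. We apply the same construction to each pair $(W,W^{>i})$, and after $k$ layers the filtrations are c.e.

\section{Covers}\label{sec:covers}

Let $\overline\omega=\omega\cup\{\infty\}$. If $W$ is a free group with basis $E$ and $\mathrm{ht}\colon E\to\overline\omega$ is a function, put for $h\in\overline\omega$
\[
W^{\ge h}=\langle u\in E:\mathrm{ht}(u)\ge h\rangle,\qquad W^{>h}=\langle u\in E:\mathrm{ht}(u)>h\rangle,\qquad W^\infty=W^{\ge\infty}.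
\]
An element lies in one of these groups exactly when all basis elements in its support do. Hence
\begin{equation}\label{eq:filtration}
W^{\ge0}=W,\qquad W^{\ge i+1}=W^{>i}\ (i\in\omega),\qquad W^\infty=\bigcap_{i\in\omega}W^{>i},\qquad W^{>\infty}=0,
\end{equation}
and all these groups are determined by $W$ and the sequence $(W^{>i})_{i\in\omega}$.

\begin{definition}\label{def:cover}
Let $B\le A$ be countable groups. A \emph{cover} of $(A,B)$ is a triple $(W,\varepsilon,(W^{>i})_{i\in\omega})$, where $W$ is a free group, $\varepsilon\colon W\to A$ is a homomorphism, and the subgroups $W^{>i}$ arise as above from some countable basis $E$ and function $\mathrm{ht}\colon E\to\overline\omega$ such that for all $f\in A$ and $h\in\overline\omega$ the set $\{u\in E:\varepsilon(u)=f,\ \mathrm{ht}(u)=h\}$ is empty if $h=\infty$ and $f\notin B$, and infinite otherwise. Such an $E$, with its height function, is a \emph{standard basis} of the cover. It is not part of the structure.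
\end{definition}

In a cover, $\varepsilon(W^{>i})=A$ for every finite $i$, while
\begin{equation}\label{eq:image}
\varepsilon(W^\infty)=B,
\end{equation}
since the generators of $W^\infty$ are mapped onto the subgroup $B$. A cover thus trades the subgroup $B$ for the sequence of subgroups $W^{>i}$, and these can be made simpler by two quantifiers.

\begin{lemma}\label{lem:exist}
Let $l\ge1$, let $A$ be a computable group and $B\le A$ a $\Sigma^0_{2l+1}$ subgroup. Then $(A,B)$ has a cover in which $W$ is the free group on a computable standard basis $E$, the map $\varepsilon$ is computable, and $\{(w,i):w\in W^{>i}\}$ is $\Sigma^0_{2l-1}$. Indices for these objects are computable from indices for $A$ and $B$.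
\end{lemma}

\begin{proof}
Write $f\in B\iff\exists j\,\forall i\ R(f,j,i)$ with $R\in\Sigma^0_{2l-1}$. Let $E$ consist of symbols $u_{f,j,t}$ and $v_{f,h,t}$ for $f\in A$ and $j,h,t\in\omega$, all mapped to $f$ by $\varepsilon$. Put $\mathrm{ht}(v_{f,h,t})=h$, and let $\mathrm{ht}(u_{f,j,t})$ be the least $i$ with $\neg R(f,j,i)$, or $\infty$ if there is none. The symbols $v_{f,h,t}$ supply infinitely many basis elements of each finite height above each $f$. A basis element of infinite height above $f$ is a symbol $u_{f,j,t}$ with $\forall i\ R(f,j,i)$; there are none if $f\notin B$, and infinitely many, one for each $t$, if $f\in B$. So this is a cover. Finally, $u_{f,j,t}\in W^{>i}$ if and only if $\forall i'\le i\ R(f,j,i')$, and $v_{f,h,t}\in W^{>i}$ if and only if $h>i$. Membership of $w$ in $W^{>i}$ is a finite conjunction of such conditions, one for each element of the support, so it is $\Sigma^0_{2l-1}$.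
\end{proof}

\subsection{Adapted sequences}

We now define, from the filtration alone, the finite sequences that can play the role of parts of a standard basis.

\begin{definition}\label{def:adapted}
Let $W$ be a cover. A finite sequence $\alpha=((a_l,h_l))_l$ in $W\times\overline\omega$ is \emph{adapted} if
\begin{itemize}
\item[(A1)] $a_l\in W^{\ge h_l}$ for all $l$;
\item[(A2)] for all $h\in\overline\omega$, all integers $c_l$ and $m\ge1$, and all $y\in W$: if $\sum_{h_l=h}c_la_l-my\in W^{>h}$, then $m\mid c_l$ for all $l$ with $h_l=h$.
\end{itemize}
We write $\langle\alpha\rangle$ for the span of the $a_l$.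
\end{definition}

Condition (A2) says that for each $h$ the elements labeled $h$ map to a good tuple in $W/W^{>h}$. For $h=\infty$ this quotient is $W$ itself. The order of the entries plays no role.

\begin{example}\label{ex:adapted}
Let $u,v$ be standard basis elements of heights $0$ and $3$. The sequence $((u+v,0),(v,3))$ is adapted: modulo $W^{>0}$ the element $u+v$ is the basis element $u$, and $v$ is a basis element of $W/W^{>3}$. The sequence $((u,0),(u+v,0))$ is not adapted, although it is a basis of the pure subgroup $\langle u,v\rangle$, because $(u+v)-u\in W^{>0}$ violates (A2) with $y=0$, $m=2$. The sequence $((2u+v,0))$ is not adapted, although $2u+v$ is indivisible in $W$, because $(2u+v)-2u\in W^{>0}$.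
\end{example}

The next lemma gives what a back-and-forth argument needs: the labels determine the filtration on the span, a fresh basis element can always be added, and any element can be absorbed.

\begin{lemma}\label{lem:adapted}
Let $W$ be a cover with standard basis $E$ and let $\alpha=((a_l,h_l))_l$ be adapted.
\begin{itemize}
\item[(i)] Let $w=\sum c_la_l$ with integers $c_l$ not all zero, and $h_0=\min\{h_l:c_l\ne0\}$. Then $w\in W^{\ge h_0}\setminus W^{>h_0}$. In particular the $a_l$ are independent, and for $i\in\omega$ we have $w\in W^{>i}$ if and only if $h_0>i$.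
\item[(ii)] If $E_0\subseteq E$ is finite, $\langle\alpha\rangle\le\langle E_0\rangle$ and $u\in E\setminus E_0$, then $\alpha$ together with $(u,\mathrm{ht}(u))$ is adapted.
\item[(iii)] For each $w\in W$ there is an adapted sequence $\alpha^*$ extending $\alpha$ with $w\in\langle\alpha^*\rangle$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) By (A1), $w\in W^{\ge h_0}$, and the terms $c_la_l$ with $h_l>h_0$ lie in $W^{>h_0}$. If $w\in W^{>h_0}$, then $\sum_{h_l=h_0}c_la_l\in W^{>h_0}$, and (A2) with $y=0$ shows that every $m\ge1$ divides these $c_l$. They would all vanish, contrary to the choice of $h_0$. Since $0\in W^{>h_0}$, we get $w\ne0$. If $h_0>i$ then $w\in W^{\ge h_0}\le W^{>i}$, and if $h_0\le i$ then $W^{>i}\le W^{>h_0}$ does not contain $w$.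

For (ii) and (iii), let $\rho\colon W\to\langle E_0\rangle$ be the coordinate projection for a finite set $E_0\subseteq E$. It maps each $W^{\ge h}$ and each $W^{>h}$ into itself.

(ii) Condition (A1) holds for $u$, and (A2) changes only for $h=\mathrm{ht}(u)$. Let $\sum_{h_l=h}c_la_l+cu-my\in W^{>h}$. The projection $\rho$ fixes the $a_l$ and kills $u$, so $\sum_{h_l=h}c_la_l-m\rho(y)\in W^{>h}$, and $m\mid c_l$ because $\alpha$ is adapted. Elements of $W^{>h}$ and the $a_l$ have $u$-coordinate $0$. So $c=my_u$, where $y_u$ is the $u$-coordinate of $y$, and $m\mid c$.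

(iii) Choose a finite $E_0\subseteq E$ such that $P=\langle E_0\rangle$ contains $w$ and all $a_l$. Put $P^{\ge h}=P\cap W^{\ge h}$ and $P^{>h}=P\cap W^{>h}$. These are the spans of the elements of $E_0$ of height $\ge h$ and $>h$, so they are pure in $P$, and $P^{\ge h}/P^{>h}$ is free, with the elements of $E_0$ of height $h$ as a basis. For each $h\in\overline\omega$ the elements $a_l$ with $h_l=h$ lie in $P^{\ge h}$ by (A1), and (A2) for $y\in P^{\ge h}$ says that they map to a good tuple in $P^{\ge h}/P^{>h}$. By (F1) we can extend them to a tuple $\alpha_h^*$ in $P^{\ge h}$ that maps to a basis of $P^{\ge h}/P^{>h}$. Only finitely many $\alpha_h^*$ are nonempty. Let $\alpha^*$ consist of the elements of all $\alpha_h^*$, those of $\alpha^*_h$ labeled $h$. If $h_1<\dots<h_r$ are the heights that occur in $E_0$, then $P=P^{\ge h_1}$, $P^{>h_s}=P^{\ge h_{s+1}}$ for $s<r$, and $P^{>h_r}=0$. Descending induction on $s$ shows that $\alpha^*_{h_s},\dots,\alpha^*_{h_r}$ together generate $P^{\ge h_s}$. So $w\in P=\langle\alpha^*\rangle$.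

Condition (A1) holds by construction. For (A2) let $\sum c_aa-my\in W^{>h}$, where $a$ ranges over $\alpha_h^*$ and $y\in W$. Applying $\rho$ gives $\sum c_aa-m\rho(y)\in P^{>h}$. Then $m\rho(y)\in P^{\ge h}$, so $\rho(y)\in P^{\ge h}$ by purity. In $P^{\ge h}/P^{>h}$ the combination $\sum c_aa$ of basis elements is now divisible by $m$, so $m\mid c_a$ for all $a$.
\end{proof}

\subsection{Lifting isomorphisms}

\begin{lemma}\label{lem:lift}
Let $(W_j,\varepsilon_j,(W_j^{>i})_i)$ be a cover of $(A_j,B_j)$ for $j=0,1$, and let $\eta\colon A_0\to A_1$ be an isomorphism with $\eta(B_0)=B_1$. Then there is an isomorphism $\theta\colon W_0\to W_1$ with $\varepsilon_1\theta=\eta\varepsilon_0$ and $\theta(W_0^{>i})=W_1^{>i}$ for all $i$. Suppose moreover that $W_j$ and $A_j$ are $Y$-c.e.\ subgroups of $Y$-computable groups, that $\varepsilon_j$ and $\eta$ are $Y$-computable on their domains, and that $Y$ decides adaptedness on finite sequences from $W_j\times\overline\omega$. Then $\theta$ can be chosen $Y$-computable on $W_0$, uniformly in the data.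
\end{lemma}

\begin{proof}
We build increasing adapted sequences $\alpha=((a_l,h_l))_l$ in $W_0$ and $\alpha'=((a'_l,h_l))_l$ in $W_1$, of equal length, with equal labels, and with $\varepsilon_1(a_l')=\eta\varepsilon_0(a_l)$. We start with the empty sequences and alternate between the two sides.

Given the next element $w\in W_0$, search for an adapted $\alpha^*$ extending $\alpha$ and an expression of $w$ as an integer combination of its elements; these exist by Lemma~\ref{lem:adapted}(iii). Treat the new entries $(b,h)$ of $\alpha^*$ one after the other. Put $f'=\eta\varepsilon_0(b)$ and search for $b'\in W_1$ such that $\varepsilon_1(b')=f'$ and the current $\alpha'$ together with $(b',h)$ is adapted. Such $b'$ exists. Let $E_1$ be a standard basis of $W_1$. If $h<\infty$, there are infinitely many $u\in E_1$ of height $h$ with $\varepsilon_1(u)=f'$. If $h=\infty$, then $b\in W_0^\infty$ by (A1), so $\varepsilon_0(b)\in B_0$ by \eqref{eq:image} and $f'\in B_1$; this is where $\eta(B_0)\subseteq B_1$ is used. Again there are infinitely many $u\in E_1$ of height $h$ with $\varepsilon_1(u)=f'$. One of them lies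 outside a finite subset of $E_1$ whose span contains $\langle\alpha'\rangle$, and Lemma~\ref{lem:adapted}(ii) applies to it. The step for an element of $W_1$ is the same with the sides exchanged and $\eta^{-1}$ in place of $\eta$; it uses $\eta^{-1}(B_1)\subseteq B_0$, and $\eta^{-1}$ is $Y$-computable on $A_1$ by search.

In the limit the $a_l$ generate $W_0$ and are independent by Lemma~\ref{lem:adapted}(i), and likewise the $a'_l$ in $W_1$. So $a_l\mapsto a_l'$ defines an isomorphism $\theta$, and $\varepsilon_1\theta=\eta\varepsilon_0$ holds on a basis. By Lemma~\ref{lem:adapted}(i), whether $\sum c_la_l\in W_0^{>i}$ depends only on the $c_l$ and $h_l$, and the same criterion decides whether $\sum c_la'_l\in W_1^{>i}$. So $\theta(W_0^{>i})=W_1^{>i}$. Under the effective hypotheses every search runs through $Y$-c.e.\ sets and tests conditions that $Y$ decides; the standard bases serve only to show that the searches end. To compute $\theta(w)$, run the construction until $w$ has been expressed in the $a_l$.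
\end{proof}

\section{The groups $G(\bar N)$}\label{sec:group}

Fix $k\ge1$. Let $T$ be the set of finite strings $\nu$ of natural numbers with $1\le|\nu|\le k$. We identify $e\in\omega$ with the string of length one, write $\nu i$ for $\nu$ followed by $i$, and call the strings of length $k$ \emph{leaves}.

Let $\bar N=(N_e)_e$ be a sequence of groups with $x_e\in N_e\le F_e$. By recursion on $|\nu|$ choose for each $\nu\in T$ a cover $(W_\nu,\varepsilon_\nu,(W_\nu^{>i})_i)$ of a pair $(A_\nu,B_\nu)$, with a standard basis $E_\nu$, where
\[
(A_e,B_e)=(F_e,N_e),\qquad(A_{\nu i},B_{\nu i})=(W_\nu,W_\nu^{>i})\quad\text{for }|\nu|<k .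
\]
Let $W'_\nu$ be a second copy of $W_\nu$, with the isomorphism $w\mapsto w'$, and put
\[
L=\bigoplus_{e\in\omega}F_e\ \oplus\ \bigoplus_{\nu\in T}\big(W_\nu\oplus W_\nu'\big),\qquad V=\mathbb QL .
\]
The groups $F_e,W_\nu,W'_\nu$ are the \emph{standard summands}; see Figure~\ref{fig:tree}. For each $\nu$ the groups $W_\nu$, $W'_\nu$, $A_\nu$ are three different standard summands. We extend $w\mapsto w'$ and $\varepsilon_\nu$ linearly to $\mathbb QW_\nu$.

\begin{figure}[ht]
\centering
\begin{tikzpicture}
\node (F) at (0,3) {$F_e$};
\node (W) at (0,1.5) {$W_e$};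
\node (Wp) at (1.6,1.5) {$W'_e$};
\node (A) at (-3.6,0) {$W_{e0}$};
\node (Ap) at (-2,0) {$W'_{e0}$};
\node (B) at (0,0) {$W_{e1}$};
\node (Bp) at (1.6,0) {$W'_{e1}$};
\node (C) at (3.6,0) {$\cdots$};
\draw[->] (W) -- node[left] {$\varepsilon_e$} (F);
\draw[->] (A) -- node[above left] {$\varepsilon_{e0}$} (W);
\draw[->] (B) -- node[left] {$\varepsilon_{e1}$} (W);
\draw[dashed] (W) -- (Wp);
\draw[dashed] (A) -- (Ap);
\draw[dashed] (B) -- (Bp);
\end{tikzpicture}
\caption{The standard summands that belong to one index $e$, for $k=2$. Arrows are the maps of the covers and dashed lines are the isomorphisms $w\mapsto w'$. The filtrations are read from the bottom up: in the bottom row the subgroup $(W_{ei}^{>j})'$ is made divisible by a prime $s_{ei,j}$; then $W_e^{>i}=\varepsilon_{ei}(W_{ei}^\infty)$; then $N_e=\varepsilon_e(W_e^\infty)\le F_e$.}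
\label{fig:tree}
\end{figure}

Index the primes other than the $\pi_{e,j}$, by a computable bijection fixed once and for all, as $\beta_\nu,\beta'_\nu,\gamma_\nu$ for $\nu\in T$ and $s_{\nu,i}$ for leaves $\nu$ and $i\in\omega$. Now every prime $p$ has exactly one name, and we assign to it a subgroup $L_p\le L$, which $p$ \emph{tags}, and a standard summand $S_p$:
\[
\begin{array}{l|l|l}
p&L_p&S_p\\ \hline
\pi_{e,j}&F_e&F_e\\
\beta_\nu&W_\nu&W_\nu\\
\beta'_\nu&W'_\nu&W'_\nu\\
\gamma_\nu&\Gamma_\nu=\{w+w'+\varepsilon_\nu(w):w\in W_\nu\}&W'_\nu\\
s_{\nu,i}\ (|\nu|=k)&(W_\nu^{>i})'=\{w':w\in W_\nu^{>i}\}&W'_\nu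
\end{array}
\]
Define
\[
G(\bar N)=\sum_pL_p[1/p]\le V .
\]
It contains $L$, because each standard summand is some $L_p$. Let $\mathcal K$ be the class of all groups isomorphic to some $G(\bar N)$, for any sequence $\bar N$ and any choice of covers. The group $F_e$ is already divisible by the $\pi_{e,j}$, so these tags add no elements. Its role is to be an envelope of $N_e$ that does not depend on $N_e$. For $\nu\in T$ let $\delta_\nu=\pi_{e,0}$ if $\nu=e$ and $\delta_\nu=\beta_\tau$ if $\nu=\tau i$, so that $L_{\delta_\nu}=A_\nu$.

The subgroups $L_p$ overlap and their sum is far from direct, so a priori the tags could interfere: a sum of elements of different $L_p[1/p]$ might be divisible by all powers of $q$ without lying in $\mathbb QL_q$. Localizing at $q$ rules this out, since it makes all tags other than $q$ invisible. In the next two lemmas $G=G(\bar N)$.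

\begin{lemma}\label{lem:local}
Let $q$ be a prime. Let $C_q$ be the sum of all standard summands other than $S_q$, to which, in the case $q=s_{\nu,i}$, we add the group $\langle u':u\in E_\nu,\ \mathrm{ht}(u)\le i\rangle$.
\begin{itemize}
\item[(i)] $L=L_q\oplus C_q$ and $G_{(q)}=\mathbb QL_q\oplus(C_q)_{(q)}$.
\item[(ii)] $q^\infty G=G\cap\mathbb QL_q$.
\item[(iii)] If $S\ne S_q$ is a standard summand, then $G\cap\mathbb QS\subseteq S_{(q)}$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) If $q$ is $\pi_{e,j}$, $\beta_\nu$ or $\beta'_\nu$, then $L_q=S_q$ and the decomposition of $L$ is the defining one. If $q=s_{\nu,i}$, split the basis of $W'_\nu$ into the elements of height $>i$ and those of height $\le i$. If $q=\gamma_\nu$, the projection $L\to W'_\nu$ has kernel $C_q$ and maps $\Gamma_\nu$ isomorphically onto $W'_\nu$ by $w+w'+\varepsilon_\nu(w)\mapsto w'$; so $L=\Gamma_\nu\oplus C_q$.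

For $p\ne q$ we have $L_p[1/p]\subseteq L_{(q)}$, while $(L_q[1/q])_{(q)}=\mathbb QL_q$, since both $q$ and the integers prime to $q$ are inverted. Hence $G_{(q)}=L_{(q)}+\mathbb QL_q=\mathbb QL_q\oplus(C_q)_{(q)}$.

(ii) The module $(C_q)_{(q)}$ is free over $\mathbb Z_{(q)}$. Indeed, the summands of $C_q$ other than the groups $F_e$ are free abelian, and if $F_e$ is a summand of $C_q$, then $q\ne\pi_{e,j}$ for all $j$, so $(F_e)_{(q)}=\mathbb Z_{(q)}x_e$. By (F3), $q^\infty G\subseteq\bigcap_tq^tG_{(q)}=\mathbb QL_q$. Conversely, $L_q\subseteq q^\infty G$ because $L_q[1/q]\le G$. If $g\in G\cap\mathbb QL_q$, then $mg\in L_q$ for some $m\ge1$, and $g\in q^\infty G$ by (F2).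

(iii) Let $v\in G\cap\mathbb QS$. By (i), $v=a+c$ with $a\in\mathbb QL_q$ and $c\in(C_q)_{(q)}$. Since $v\in\mathbb QC_q$ and $V=\mathbb QL_q\oplus\mathbb QC_q$, we get $a=0$. So $v\in(C_q)_{(q)}\cap\mathbb QS$, which equals $S_{(q)}$ because $S$ is a direct summand of $C_q$.
\end{proof}

For a torsion-free group $H$ and $\nu\in T$ let
\[
D_\nu(H)=\big\{(w,w_1,f)\in\beta_\nu^\infty H\times(\beta'_\nu)^\infty H\times\delta_\nu^\infty H\ :\ w+w_1+f\in\gamma_\nu^\infty H\big\}.
\]

\begin{lemma}\label{lem:recog}
\begin{itemize}
\item[(i)] $\pi_{e,0}^\infty G=F_e$.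
\item[(ii)] $D_\nu(G)=\{(w,w',\varepsilon_\nu(w)):w\in W_\nu\}$.
\item[(iii)] If $\nu$ is a leaf and $w\in W_\nu$, then $w\in W_\nu^{>i}$ if and only if $w'\in s_{\nu,i}^\infty G$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) By Lemma~\ref{lem:local}(ii), $\pi_{e,0}^\infty G=G\cap\mathbb Qx_e\ge F_e$. Let $v\in G\cap\mathbb Qx_e$ and let $q$ be a prime. If $q=\pi_{e,j}$ for some $j$, then $(F_e)_{(q)}=\mathbb Qx_e\ni v$. Otherwise $F_e\ne S_q$, and $v\in(F_e)_{(q)}$ by Lemma~\ref{lem:local}(iii). So $v\in F_e$ by (F3).

(ii) For $w\in W_\nu$ the triple $(w,w',\varepsilon_\nu(w))$ lies in $D_\nu(G)$, because $L_p\subseteq p^\infty G$ for the four primes involved. Let $(w,w_1,f)\in D_\nu(G)$. By Lemma~\ref{lem:local}(ii), $w\in\mathbb QW_\nu$, $w_1\in\mathbb QW'_\nu$, $f\in\mathbb QA_\nu$, and $w+w_1+f=z+z'+\varepsilon_\nu(z)$ for some $z\in\mathbb QW_\nu$. Comparing components in $\mathbb QW_\nu\oplus\mathbb QW'_\nu\oplus\mathbb QA_\nu$ gives $z=w$, $w_1=w'$ and $f=\varepsilon_\nu(w)$. It remains to show that $w\in W_\nu$. Let $q$ be a prime. At least one of $W_\nu,W'_\nu$ differs from $S_q$. If $W_\nu\ne S_q$,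 then $w\in G\cap\mathbb QW_\nu\subseteq(W_\nu)_{(q)}$ by Lemma~\ref{lem:local}(iii). If $W'_\nu\ne S_q$, then $w'=w_1\in G\cap\mathbb QW'_\nu\subseteq(W'_\nu)_{(q)}$, and again $w\in(W_\nu)_{(q)}$. So $w\in W_\nu$ by (F3).

(iii) By Lemma~\ref{lem:local}(ii), $w'\in s_{\nu,i}^\infty G$ if and only if $w\in\mathbb QW_\nu^{>i}$. Since $W_\nu^{>i}$ is pure in $W_\nu$ by (F1), this holds if and only if $w\in W_\nu^{>i}$.
\end{proof}

We can now define all parts of the construction from the abstract group. Let $H\in\mathcal K$. By Lemma~\ref{lem:recog}(ii), transported along an isomorphism $G(\bar N)\to H$, a triple in $D_\nu(H)$ is determined by its first entry.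

\begin{definition}\label{def:parts}
For $H\in\mathcal K$ define:
\begin{itemize}
\item $F_e(H)=\pi_{e,0}^\infty H$;
\item $W_\nu(H)$ is the set of first entries of triples in $D_\nu(H)$; for $w\in W_\nu(H)$, the elements $w'$ and $\varepsilon_\nu(w)$ are the other two entries of the triple of $w$; and $W'_\nu(H)=\{w':w\in W_\nu(H)\}$;
\item by recursion from the leaves to the strings of length one,
\[
W_\nu^{>i}(H)=\begin{cases}\{w\in W_\nu(H):w'\in s_{\nu,i}^\infty H\}&\text{if }|\nu|=k,\\ \varepsilon_{\nu i}\big(W_{\nu i}^\infty(H)\big)&\text{if }|\nu|<k,\end{cases}\qquad W_\nu^\infty(H)=\bigcap_iW_\nu^{>i}(H);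
\]
\item $N_e(H)=\varepsilon_e\big(W_e^\infty(H)\big)$;
\item $A_\nu(H)$, $B_\nu(H)$ and $L_p(H)$ are given by the same formulas as $A_\nu$, $B_\nu$ and $L_p$.
\end{itemize}
\end{definition}

\begin{lemma}\label{lem:transport}
For $H=G(\bar N)$ the objects of Definition~\ref{def:parts} are those of the construction; in particular $N_e(G(\bar N))=N_e$. Every isomorphism between groups in $\mathcal K$ respects these objects. For every $H\in\mathcal K$:
\begin{itemize}
\item[(i)] $(W_\nu(H),\varepsilon_\nu,(W_\nu^{>i}(H))_i)$ is a cover of $(A_\nu(H),B_\nu(H))$, and $w\mapsto w'$ is an isomorphism $W_\nu(H)\to W'_\nu(H)$;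
\item[(ii)] $\mathbb QH$ is the direct sum of the spaces $\mathbb QF_e(H)$, $\mathbb QW_\nu(H)$, $\mathbb QW'_\nu(H)$, and $H=\sum_pL_p(H)[1/p]$;
\item[(iii)] $N_e(H)$ has rank one and $F_e(H)=Q_eN_e(H)$ in $\mathbb QH$.
\end{itemize}
\end{lemma}

\begin{proof}
Let $H=G(\bar N)$. Lemma~\ref{lem:recog} identifies $F_e$, $W_\nu$, $W'_\nu$, the two maps, and the filtrations at the leaves. By \eqref{eq:filtration} and \eqref{eq:image}, $W_\mu^\infty=\bigcap_iW_\mu^{>i}$ and $\varepsilon_\mu(W_\mu^\infty)=B_\mu$ for all $\mu\in T$. For $\mu=\nu i$ this identifies $W_\nu^{>i}$, by recursion from the leaves, and for $\mu=e$ it identifies $N_e$. Definition~\ref{def:parts} refers only to addition and to the subgroups $p^\infty H$, and not to $\bar N$ or to the chosen covers, so isomorphisms respect it by (F2). Statements (i) and (ii) hold in $G(\bar N)$ by construction, and (iii) holds because $x_e\in N_e\le F_e=Q_ex_e$. All three pass to $H$ along an isomorphism, which carries standard bases to standard bases.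
\end{proof}

\section{Copies of $G(\bar N)$ and the proof of Proposition~\ref{prop:coding}}\label{sec:copies}

Property (K1) is contained in Lemma~\ref{lem:transport}. For (K2) and (K3) we count the jumps needed to recover the construction in an arbitrary copy. For $\nu\in T$ let $l(\nu)=k+1-|\nu|$, so that $l(\nu)=1$ at the leaves and $l(e)=k$.

\begin{lemma}\label{lem:complexity}
Let $H\in\mathcal K$ and $H\le_TZ$. The following hold uniformly in $e,\nu,i$.
\begin{itemize}
\item[(i)] The groups $F_e(H)$, $W_\nu(H)$, $W'_\nu(H)$ are c.e.\ in $Z''$, and the maps $w\mapsto w'$ and $\varepsilon_\nu$ are $Z''$-computable on $W_\nu(H)$.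
\item[(ii)] The predicates $w\in W_\nu^{>i}(H)$ and $w\in W_\nu^\infty(H)$ are $Z^{(2l(\nu))}$-computable on $W_\nu(H)$.
\item[(iii)] $N_e(H)$ is c.e.\ in $Z^{(2k)}$.
\item[(iv)] $Z^{(2k+1)}$ decides adaptedness on finite sequences from $W_\nu(H)\times\overline\omega$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) By (F2) the groups $p^\infty H$ are $Z''$-decidable uniformly in $p$. Hence so are $F_e(H)$ and $D_\nu(H)$, and the projections $W_\nu(H)$, $W'_\nu(H)$ of $D_\nu(H)$ are c.e.\ in $Z''$. Given $w\in W_\nu(H)$, a search for the triple with first entry $w$ yields $w'$ and $\varepsilon_\nu(w)$.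

(ii) We use induction on $l=l(\nu)$. Let $l=1$. Given $w\in W_\nu(H)$, compute $w'$ with $Z''$. The condition $w'\in s_{\nu,i}^\infty H$ is $\Pi^0_2(Z)$, and so is $w'\in\bigcap_is_{\nu,i}^\infty H$, because the quantifier over $i$ merges with the leading universal quantifier. So $Z''$ decides both. Now let $l(\nu)=l+1$, so that $l(\nu i)=l\ge1$. By (i) and the induction hypothesis, $W_{\nu i}^\infty(H)$ is c.e.\ in $Z^{(2l)}$: enumerate $W_{\nu i}(H)$ and test each element. Then $W_\nu^{>i}(H)=\varepsilon_{\nu i}(W_{\nu i}^\infty(H))$ is $\Sigma^0_1(Z^{(2l)})$ uniformly in $i$, and $W_\nu^\infty(H)=\bigcap_iW_\nu^{>i}(H)$ is $\Pi^0_2(Z^{(2l)})$. Both are decided by $Z^{(2l+2)}$.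

(iii) By (i) and (ii) with $l(e)=k\ge1$, the group $W_e^\infty(H)$ is c.e.\ in $Z^{(2k)}$, and so is its image under $\varepsilon_e$.

(iv) By (ii) and \eqref{eq:filtration}, membership in $W_\nu^{\ge h}(H)$ and in $W_\nu^{>h}(H)$ is $Z^{(2k)}$-computable on $W_\nu(H)$, uniformly in $h\in\overline\omega$. So $Z^{(2k)}$ decides (A1). Condition (A2) is vacuous unless $h$ is one of the finitely many labels. For such $h$ it quantifies universally over integers and over the elements $y$ of an enumeration of $W_\nu(H)$, and the matrix is decided by $Z^{(2k)}$. So (A2) is $\Pi^0_1(Z^{(2k)})$.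
\end{proof}

Part (iii) is (K2). The base case of (ii) is what makes the count tight. At a leaf, $W_\nu^{>i}$ will be c.e.\ in the groups we construct but is only known to be $Z''$-decidable in an arbitrary copy. The intersection over $i$ is $Z''$-decidable as well, so the loss is not passed on to the next layer.

\begin{proof}[Proof of (K3)]
We omit the argument $H_j$ from the maps $\varepsilon_\nu$ and $w\mapsto w'$. Extend $\theta_e$ linearly to $\mathbb QN_e(H_0)$. By Lemma~\ref{lem:transport}(iii) the extension maps $F_e(H_0)=Q_eN_e(H_0)$ onto $Q_eN_e(H_1)=F_e(H_1)$; call this isomorphism $\eta_e$. By recursion on $|\nu|$ we find isomorphisms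
\[
\eta_\nu\colon A_\nu(H_0)\to A_\nu(H_1),\qquad\theta^\nu\colon W_\nu(H_0)\to W_\nu(H_1)
\]
with $\eta_\nu(B_\nu(H_0))=B_\nu(H_1)$, $\varepsilon_\nu\theta^\nu=\eta_\nu\varepsilon_\nu$ and $\theta^\nu(W_\nu^{>i}(H_0))=W_\nu^{>i}(H_1)$ for all $i$. Given $\eta_\nu$, Lemma~\ref{lem:lift} provides $\theta^\nu$. If $|\nu|<k$, put $\eta_{\nu i}=\theta^\nu$ for every $i$; it maps $B_{\nu i}(H_0)=W_\nu^{>i}(H_0)$ onto $B_{\nu i}(H_1)$. A single map $\theta^\nu$ serves all children of $\nu$ at once, which is why Lemma~\ref{lem:lift} has to preserve the whole filtration.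

By Lemma~\ref{lem:transport}(ii) there is a linear bijection $\Theta\colon\mathbb QH_0\to\mathbb QH_1$ that restricts to $\eta_e$ on $F_e(H_0)$, to $\theta^\nu$ on $W_\nu(H_0)$, and to $w'\mapsto(\theta^\nu w)'$ on $W'_\nu(H_0)$. It restricts to $\eta_\nu$ on $A_\nu(H_0)$. We claim that $\Theta(L_p(H_0))=L_p(H_1)$ for every prime $p$. For $\pi_{e,j},\beta_\nu,\beta'_\nu$ this holds by definition. For $\gamma_\nu$,
\[
\Theta\big(w+w'+\varepsilon_\nu(w)\big)=\theta^\nu w+(\theta^\nu w)'+\eta_\nu\varepsilon_\nu(w)=\theta^\nu w+(\theta^\nu w)'+\varepsilon_\nu(\theta^\nu w),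
\]
and $\theta^\nu w$ ranges over $W_\nu(H_1)$. For $s_{\nu,i}$ it holds because $\theta^\nu$ preserves the filtration. Hence $\Theta$ maps $L_p(H_0)[1/p]$ onto $L_p(H_1)[1/p]$, and so $H_0$ onto $H_1$. It extends all $\theta_e$.

Now assume the effective hypotheses. The maps $\eta_e$ are uniformly $Y$-computable on $F_e(H_0)$: given $g$, find $m\ge1$ and $l\in\mathbb Z$ with $mg=lg_{e,0}$, and then $h\in H_1$ with $mh=lg_{e,1}$. Since $Y\ge_TZ^{(2k+1)}$, Lemma~\ref{lem:complexity}(i) and (iv) supply the effective hypotheses of Lemma~\ref{lem:lift} at every node, so the $\theta^\nu$ are $Y$-computable uniformly in $\nu$. To compute $\Theta(g)$ for $g\in H_0$, search for $m\ge1$ and a representation of $mg$ as a finite sum of elements of the groups $F_e(H_0)$ and $W_\nu(H_0)$ and elements $w'$ with $w\in W_\nu(H_0)$. One exists by Lemma~\ref{lem:transport}(ii). Apply the maps to the terms, add, and divide by $m$ in $H_1$ by search.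
\end{proof}

\begin{remark}\label{rem:hyp}
The hypothesis $x_e\in N_e$ enters only through $F_e=Q_eN_e$. Without it (K3) would fail at the first step: for a prime $q$ that is not among the $\pi_{e,j}$, the isomorphism $\mathbb Zx_e\to\mathbb Zqx_e$ given by multiplication by $q$ does not map $F_e$ onto $F_e$.
\end{remark}

\begin{proof}[Proof of (K4)]
Let $\bar N$ be uniformly $\Sigma^0_{2k+1}$. We choose the covers by recursion on $|\nu|$ so that $A_\nu$ is computable and $B_\nu$ is $\Sigma^0_{2l(\nu)+1}$, uniformly in $\nu$. This holds for $\nu=e$, where $l(e)=k$. If it holds for $\nu$, Lemma~\ref{lem:exist} with $l=l(\nu)\ge1$ gives a cover with $E_\nu$, $W_\nu$, $\varepsilon_\nu$ computable and $W_\nu^{>i}$ uniformly $\Sigma^0_{2l(\nu)-1}$. If $|\nu|<k$, then $A_{\nu i}=W_\nu$ is computable and $B_{\nu i}=W_\nu^{>i}$ is $\Sigma^0_{2l(\nu i)+1}$, because $l(\nu i)=l(\nu)-1$. If $\nu$ is a leaf, then $l(\nu)=1$ and the groups $W_\nu^{>i}$ are uniformly c.e.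

Let $V$ be the computable $\mathbb Q$-vector space on the computable basis consisting of the $x_e$ and of the $u$ and $u'$ for $u\in E_\nu$, $\nu\in T$. The groups $F_e$, $W_\nu$, $W'_\nu$, $\Gamma_\nu$ and, for leaves $\nu$, $(W_\nu^{>i})'$ are uniformly c.e.\ subsets of $V$. So $L_p$ is c.e.\ uniformly in $p$, and $G=G(\bar N)$, being generated by the elements $v/p^t$ with $v\in L_p$ and $t\in\omega$, is a c.e.\ subgroup of $V$. It lies in $\mathcal K$, and $N_e(G)=N_e$ by Lemma~\ref{lem:transport}.
\end{proof}

This proves Proposition~\ref{prop:coding}. Together with Sections~\ref{sec:small} and~\ref{sec:reduction}, it completes the proof of Theorem~\ref{thm:main}.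

\begin{thebibliography}{9}

\bibitem{CHT}
George Crittenden and Matthew Harrison-Trainor,
\emph{On the Borel completeness of torsion-free abelian groups and a Slaman-Wehner degree spectrum},
arXiv:2610.05451 (2026).

\end{thebibliography}
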